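\title{The Lipschitz metric on filling geodesic currents has infinite rank}

\begin{abstract}
Let $S$ be a closed orientable hyperbolic surface of genus $g\ge 2$, and let $X$ be the space of projective filling geodesic currents on $S$ with the symmetric Lipschitz distance. We prove that Euclidean orthants of every dimension embed quasi-isometrically in $X$, so that the flat rank and the geometric rank of $X$ are both infinite. This answers a question of Mart\'inez-Granado and Sapir. We also prove that every finite metric space embeds in $X$ with an additive error that depends only on $S$. It follows that suitable asymptotic cones of $X$ contain every separable metric space isometrically and that $X$ does not embed coarsely into a Hilbert space. The proofs use the curves $a^Nb$ that wind $N$ times around a cuff of a pair of pants; two of them, $a^Nb$ and $a^Mb$, meet about $\min(N,M)$ times.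
\end{abstract}

\section{Introduction}\label{sec:intro}

Let $S$ be a closed orientable hyperbolic surface of genus $g\ge 2$. A \emph{geodesic current} on $S$ is a $\pi_1(S)$-invariant Radon measure on the space of unoriented geodesics of the universal cover $\widetilde S$. Closed geodesics are currents, and the geometric intersection number of closed curves extends to a continuous, symmetric, bilinear form $i(\cdot,\cdot)$ on currents. A current $\mu$ is \emph{filling} if $i(\mu,\nu)>0$ for every nonzero current $\nu$. Let $\mathcal C_f(S)$ be the space of filling currents and $\mathbb P\mathcal C_f(S)=\mathcal C_f(S)/\mathbb R_{>0}$.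

A filling current $\mu$ assigns to each closed geodesic $\gamma$ a positive number $i(\mu,\gamma)$, which plays the role of a length; for the Liouville current of the hyperbolic metric it is the hyperbolic length. The symmetric Lipschitz distance compares two such length functions up to scale:
\[
d_{\mathrm{Lip}}([\mu],[\nu])=\log\sup_\gamma\frac{i(\nu,\gamma)}{i(\mu,\gamma)}+\log\sup_\gamma\frac{i(\mu,\gamma)}{i(\nu,\gamma)},
\]
where $\gamma$ ranges over the closed geodesics of $S$. With $h_{\mu,\nu}(\gamma)=\log i(\mu,\gamma)-\log i(\nu,\gamma)$ this reads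
\begin{equation}\label{eq:osc}
d_{\mathrm{Lip}}([\mu],[\nu])=\sup h_{\mu,\nu}-\inf h_{\mu,\nu}=\sup_{\gamma,\gamma'}\bigl(h_{\mu,\nu}(\gamma)-h_{\mu,\nu}(\gamma')\bigr).
\end{equation}
So the distance is the oscillation of $h_{\mu,\nu}$. Scaling $\mu$ or $\nu$ adds a constant to $h_{\mu,\nu}$ and leaves the oscillation unchanged, and the triangle inequality follows from $h_{\mu,\xi}=h_{\mu,\nu}+h_{\nu,\xi}$. Throughout, $X=(\mathbb P\mathcal C_f(S),d_{\mathrm{Lip}})$.

Two invariants count the independent directions of a metric space $Z$ at large scale. An \emph{asymptotic cone} of $Z$ is an ultralimit $\lim_\omega(Z,d/r_k,x_k)$ for a non-principal ultrafilter $\omega$, scales $r_k\to\infty$ and base points $x_k\in Z$.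
\begin{itemize}
\item The \emph{flat rank} $\operatorname{rank}_F(Z)$ is the supremum of the integers $n$ such that the Euclidean orthant $\mathbb R^n_{\ge0}$ embeds quasi-isometrically in $Z$.
\item The \emph{geometric rank} $\operatorname{rank}(Z)$ is the supremum of the topological dimensions of locally compact subsets of asymptotic cones of $Z$.
\end{itemize}
An $n$-dimensional orthant has both ranks equal to $n$. The flat rank asks for one map that works at all scales. The geometric rank also sees larger and larger bounded pieces that lie in unrelated parts of $Z$.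

It is known that $\operatorname{rank}_F(X)\ge 8g-9$. The following question is posed in \cite{MGS}: \emph{is $\operatorname{rank}_F(X)=\operatorname{rank}(X)=\infty$?} Both a finite and an infinite answer are plausible. By \eqref{eq:osc}, $X$ is a family of functions on an infinite set, modulo constants, with a distance of sup-norm type, and such an ambient space puts no bound on the rank. On the other hand, the functions $\log i(\mu,\cdot)$ are strongly constrained, and the most direct way to build an orthant, by varying the weights of finitely many fixed curves, needs room on the surface (Section~\ref{sec:idea}). This suggests a finite rank that grows with the genus. The answer is that both ranks are infinite.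

\begin{theorem}\label{thm:orthants}
For every $n\ge1$ there is a quasi-isometric embedding $\mathbb R^n_{\ge0}\to X$. Hence $\operatorname{rank}_F(X)=\operatorname{rank}(X)=\infty$ for every $g\ge2$.
\end{theorem}

For finite configurations the same construction gives more: no multiplicative distortion, and an additive error that depends neither on the number of points nor on their distances.

\begin{theorem}\label{thm:finite}
There is a constant $C=C(S)$ such that every finite metric space $(Y,d)$ admits a map $f\colon Y\to X$ with
\[
d(y,y')-C\le d_{\mathrm{Lip}}(f(y),f(y'))\le d(y,y')\qquad(y,y'\in Y).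
\]
\end{theorem}

\begin{corollary}\label{cor:main}
\begin{enumerate}
\item[(1)] For every non-principal ultrafilter $\omega$ and all scales $r_k\to\infty$ there are base points $x_k\in X$ such that $\lim_\omega(X,d_{\mathrm{Lip}}/r_k,x_k)$ contains an isometric copy of every separable metric space.
\item[(2)] $X$ does not embed coarsely into a Hilbert space.
\item[(3)] Every $\mathbb R^n$ embeds quasi-isometrically in $X$, and every asymptotic cone of $X$ with constant base points contains bi-Lipschitz copies of $\mathbb R^n_{\ge0}$ for all $n$.
\end{enumerate}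
\end{corollary}

Section~\ref{sec:background} recalls the standard facts that we use. Section~\ref{sec:idea} shows the method in dimension two; it rests on a sequence of closed geodesics $c_n$ with $i(c_n,c_m)$ comparable to $e^{\min(n,m)}$, which is constructed in Section~\ref{sec:curves}. Section~\ref{sec:currents} builds from the $c_n$ filling currents $\mu$ for which $m\mapsto\log i(\mu,c_m)$ is a prescribed Lipschitz function up to a bounded error. We then prove Theorem~\ref{thm:finite}, which takes place at one scale, in Section~\ref{sec:finite}, Theorem~\ref{thm:orthants} in Section~\ref{sec:orthants}, and Corollary~\ref{cor:main} in Section~\ref{sec:consequences}.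

\section{Background}\label{sec:background}

\subsection{Geodesic currents}
Fix the hyperbolic metric on $S$, so that $\widetilde S=\mathbb H^2$ and $\Gamma=\pi_1(S)$ is a discrete, torsion-free group of orientation-preserving isometries whose nontrivial elements are hyperbolic. The space $\mathcal G$ of unoriented geodesics of $\mathbb H^2$ is the space of unordered pairs of distinct points of the circle $\partial\mathbb H^2$. Currents carry the weak* topology: $\mu_k\to\mu$ if $\int\varphi\,d\mu_k\to\int\varphi\,d\mu$ for every continuous $\varphi$ on $\mathcal G$ with compact support. A primitive closed geodesic $c$ is viewed as the counting measure on the set of its lifts, and its $k$-fold iterate as $k$ times this measure. Two geodesics of $\mathbb H^2$ are \emph{linked} if they have four distinct endpoints and the endpoints of one separate the endpoints of the other on $\partial\mathbb H^2$. We write $\ell$ for hyperbolic length. Besides continuity, symmetry and bilinearity of $i$, we use three standard facts, due to Bonahon.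
\begin{enumerate}
\item[(B1)] $i(\mu,\nu)\ge0$ for all currents $\mu,\nu$.
\item[(B2)] The Liouville current $L$ is filling, and $i(L,\gamma)=\ell(\gamma)$ for every closed geodesic $\gamma$.
\item[(B3)] For primitive closed geodesics $c,c'$, possibly equal, $i(c,c')$ is the number of $\Gamma$-orbits of ordered pairs $(\tilde c,\tilde c')$ of lifts that are linked.
\end{enumerate}
One more standard fact explains why $d_{\mathrm{Lip}}$ is finite: the set of currents $\eta$ with $i(L,\eta)=1$ is compact. For $\mu$ filling and $\nu$ arbitrary, the function $\eta\mapsto i(\nu,\eta)/i(\mu,\eta)$ is continuous on this set and invariant under scaling $\eta$, so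
\begin{equation}\label{eq:finite}
\sup_\gamma\frac{i(\nu,\gamma)}{i(\mu,\gamma)}<\infty .
\end{equation}
We never use that $d_{\mathrm{Lip}}$ separates points. A constant ``depending only on $S$'' may depend on the hyperbolic metric and on the pair of pants that is fixed once and for all in Section~\ref{sec:curves}.

\subsection{Coarse geometry}
A map $\Phi\colon Y\to Z$ of metric spaces is a \emph{quasi-isometric embedding} if there are constants $Q\ge1$ and $E\ge0$ with $Q^{-1}d(y,y')-E\le d(\Phi(y),\Phi(y'))\le Qd(y,y')+E$ for all $y,y'$. It is a \emph{coarse embedding} if there are nondecreasing functions $\rho_\pm\colon[0,\infty)\to\mathbb R$ with $\rho_-(t)\to\infty$ as $t\to\infty$ and $\rho_-(d(y,y'))\le d(\Phi(y),\Phi(y'))\le\rho_+(d(y,y'))$.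

A non-principal ultrafilter $\omega$ on $\mathbb N$ assigns to every bounded real sequence a limit $\lim_\omega$. It is linear, preserves weak inequalities, ignores finitely many terms, and equals the ordinary limit when that exists. The points of $\lim_\omega(Z,d/r_k,x_k)$ are classes $[z_k]$ of sequences with $d(x_k,z_k)/r_k$ bounded; the distance of $[z_k]$ and $[z_k']$ is $\lim_\omega d(z_k,z'_k)/r_k$, and sequences at distance $0$ are identified. Ultralimits are complete metric spaces. Topological dimension is a homeomorphism invariant, and the cube $[0,1]^n$ has dimension $n$.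

\section{Fixed curves and moving curves}\label{sec:idea}

Formula \eqref{eq:osc} suggests how to estimate distances. An upper bound follows from two inequalities $i(\mu,\cdot)\le e^{D_1}i(\nu,\cdot)$ and $i(\nu,\cdot)\le e^{D_2}i(\mu,\cdot)$, which give $d_{\mathrm{Lip}}\le D_1+D_2$; for positive combinations of the same currents they can be checked coefficient by coefficient. A lower bound needs only two \emph{test curves} $\gamma,\gamma'$ at which $h_{\mu,\nu}$ takes very different values.

\begin{example}[A pants decomposition]\label{ex:pants}
Let $\sigma_1,\dots,\sigma_{3g-3}$ be the geodesics of a pants decomposition. For each $j$ choose a closed geodesic $\tau_j$ that crosses $\sigma_j$ and is disjoint from the other $\sigma_k$; one exists in the one-holed torus or four-holed sphere that contains $\sigma_j$ in its interior. For $s\in\mathbb R^{3g-3}_{\ge0}$ let $\mu_s=L+\sum_je^{s_j}\sigma_j$, which is filling because $i(\mu_s,\cdot)\ge i(L,\cdot)$. Comparing coefficients gives $d_{\mathrm{Lip}}([\mu_s],[\mu_{s'}])\le2\|s-s'\|_\infty$. For the lower bound, $i(\mu_s,\sigma_1)=\ell(\sigma_1)$ does not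 depend on $s$, while $i(\mu_s,\tau_j)=\ell(\tau_j)+e^{s_j}i(\sigma_j,\tau_j)$ lies in $[e^{s_j},ce^{s_j}]$ with $c=\max_j(\ell(\tau_j)+i(\sigma_j,\tau_j))$. The test curves $\tau_j$ and $\sigma_1$ give $d_{\mathrm{Lip}}([\mu_s],[\mu_{s'}])\ge|s_j-s_j'|-\log c$ for each $j$. So $s\mapsto[\mu_s]$ is a quasi-isometric embedding of $\mathbb R^{3g-3}_{\ge0}$.
\end{example}

Each coordinate is read by a test curve that sees one $\sigma_j$ and not the others, and this is where room on the surface is needed. Suppose that $\sigma_1,\dots,\sigma_n$ are any closed geodesics such that $\sigma_2+\dots+\sigma_n$ is filling. By \eqref{eq:finite} there is $c$ with $i(\sigma_1,\cdot)\le c\sum_{k\ge2}i(\sigma_k,\cdot)$. If $s_2=\dots=s_n=t$ and $s_1\in[0,t]$, the term $e^{s_1}\sigma_1$ contributes to $i(\mu_s,\cdot)$ at most $c$ times the contribution of the other terms, so these currents stay within distance $2\log(1+c)$ of each other for every $t$. The coordinate $s_1$ is lost.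

The loss occurs only when the weights differ by more than a factor of order $c$, and $c$ depends on the curves. The way out is to let the curves change with the scale, so that $c$ grows. We use the following sequence.

\begin{proposition}\label{prop:curves}
There are primitive closed geodesics $c_0,c_1,c_2,\dots$ on $S$ and a constant $\kappa=\kappa(S)\ge1$ such that for all integers $n,m\ge0$
\begin{equation}\label{eq:kernel}
\kappa^{-1}e^{\min(n,m)}\le i(c_n,c_m)\le\kappa e^{\min(n,m)},\qquad \kappa^{-1}e^n\le\ell(c_n)\le\kappa e^n .
\end{equation}
\end{proposition}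

The curve $c_n$ winds about $e^n$ times around a fixed simple closed geodesic. Consider the normalized current $e^{-n}c_n$. The test curve $c_m$ meets it about $1$ time if $m\ge n$ and about $e^{m-n}$ times if $m<n$. So $c_m$ sees the curves of much larger index only faintly, and it sees the curves of smaller index no better than it sees itself. If the weights increase with $n$, but not too fast, $c_m$ reads the weight of $c_m$.

\begin{example}[Squares of every size]\label{ex:squares}
Let $R\ge1$ be an integer. For $0\le u\le R/2\le v\le R$ put
\[
\mu_{u,v}=e^{-2R}L+e^{u}\,e^{-R}c_R+e^{v}\,e^{-2R}c_{2R}.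
\]
By \eqref{eq:kernel} and (B2), up to a factor in $[\kappa^{-1},\kappa]$ in each term,
\[
i(\mu_{u,v},c_R)\approx e^{-R}+e^u+e^{v-R},\quad i(\mu_{u,v},c_{2R})\approx 1+e^u+e^v,\quad i(\mu_{u,v},c_{3R})\approx e^R+e^u+e^v .
\]
The largest terms are $e^u$, $e^v$ and $e^R$, so the logarithms of the three intersection numbers are $u$, $v$ and $R$ up to an error $\log 3\kappa$. For two parameters $(u,v)$ and $(u',v')$, the function $h_{\mu_{u,v},\mu_{u',v'}}$ takes at $c_R,c_{2R},c_{3R}$ the values $u-u'$, $v-v'$, $0$ up to $2\log3\kappa$. With $\delta=\max(|u-u'|,|v-v'|)$ we get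
\[
\delta-4\log3\kappa\le d_{\mathrm{Lip}}([\mu_{u,v}],[\mu_{u',v'}])\le2\delta ,
\]
the upper bound by comparing coefficients. So $X$ contains coarse squares of side $R/2$, with constants independent of $R$.
\end{example}

Two things separate this example from the theorems. First, with $k$ curves $c_R,\dots,c_{kR}$ the factor $3$ becomes $k+1$, whereas Theorem~\ref{thm:finite} needs an error independent of $k$; we shall make the terms decay geometrically away from the largest one. Second, an orthant contains squares of all sizes, which must fit into one map, and currents built from $c_R$ and from $c_{R'}$ cannot be compared coefficient by coefficient; we shall put all the curves $c_n$ into every current and let only the weights vary.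

\section{Curves that wind around a cuff}\label{sec:curves}

In this section we prove Proposition~\ref{prop:curves}.

\subsection{A pair of pants and its group}
Since $g\ge2$, there are disjoint simple closed geodesics $\alpha,\beta$ whose homology classes are part of a $\mathbb Z$-basis of $H_1(S;\mathbb Z)$: take one nonseparating curve on each of two handles. Join $\alpha$ to $\beta$ by a simple arc that meets $\alpha\cup\beta$ only at its ends. A regular neighborhood of the union of $\alpha$, $\beta$ and the arc is a pair of pants whose boundary curves have classes $\pm[\alpha]$, $\pm[\beta]$, $\pm[\alpha]\pm[\beta]$. These classes are nonzero and no two agree up to sign, so the three curves are essential and pairwise non-homotopic. An isotopy of $S$ therefore carries them to their geodesic representatives, which are simple and disjoint. We obtain an embedded pair of pants $P\subset S$ with three distinct geodesic boundary curves, two of which are $\alpha$ and $\beta$.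

Choose $p\in\alpha$ and a lift $o\in\mathbb H^2$, and use it to identify $\pi_1(S,p)$ with $\Gamma$. Let $\widetilde P$ be the component of the preimage of $P$ that contains $o$. It is a connected region bounded by disjoint complete geodesics, so it is an intersection of half-planes; thus $\widetilde P$ and its interior are convex. In particular $\widetilde P$ is the universal cover of $P$, and $\pi_1(P,p)$ injects into $\Gamma$ with image the stabilizer $\Lambda$ of $\widetilde P$. The group $\Lambda$ is free on $a$ and $b$, where $a$ is the loop $\alpha$ and $b$ runs along an arc in $P$ to $\beta$, around $\beta$ and back. The axis $A$ of $a$ is the lift of $\alpha$ through $o$, a boundary geodesic of $\widetilde P$. For $N\ge1$ let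
\[
g_N=a^Nb,\qquad A_N=\text{the axis of }g_N,\qquad\gamma_N=\text{the closed geodesic of }g_N .
\]

To apply (B3) we need the stabilizers of these axes in $\Gamma$, and this is the purpose of the homological condition on $\alpha,\beta$. An orientation-preserving isometry that swaps the ends of a geodesic has order two, so the stabilizer in $\Gamma$ of an axis is a discrete group of translations, hence infinite cyclic. The classes $[a]$ and $N[a]+[b]$ have a coordinate equal to $1$ in a basis of $H_1(S;\mathbb Z)$, so $a$ and $g_N$ are not proper powers in $\Gamma$. Therefore $\operatorname{Stab}(A)=\langle a\rangle$ and $\operatorname{Stab}(A_N)=\langle g_N\rangle$, and $\gamma_N$ is primitive. Every pair of lifts of $\gamma_N$ and $\gamma_M$ is equivalent under $\Gamma$ to a pair $(A_N,hA_M)$, and $(A_N,hA_M)$ is equivalent to $(A_N,h'A_M)$ exactly when $h'\in\langle g_N\rangle h\langle g_M\rangle$. By (B3),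
\begin{equation}\label{eq:cosets}
i(\gamma_N,\gamma_M)=\#\bigl\{\langle g_N\rangle h\langle g_M\rangle:\ h\in\Gamma,\ A_N\text{ and }hA_M\text{ are linked}\bigr\}.
\end{equation}

\subsection{The upper bound}
We replace the two axes by paths with the same endpoints. The first path does its winding on $\alpha$ itself. The second stays in the interior of $P$, so it never meets the winding part of the first, and $N$ disappears from the count.

\begin{lemma}\label{lem:upper}
There is a constant $\kappa'$ such that $i(\gamma_N,\gamma_M)\le\kappa'\min(N,M)$ for all $N,M\ge1$.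
\end{lemma}

\begin{proof}
Fix a point $o'$ in the interior of $\widetilde P$ and consider the geodesic segments $J=[o,bo]$, $J_a=[o',ao']$ and $J_b=[o',bo']$. Since $\Gamma$ acts properly discontinuously, the sets $E_a=\{e\in\Gamma:eJ_a\cap J\ne\emptyset\}$ and $E_b=\{e\in\Gamma:eJ_b\cap J\neq\emptyset\}$ are finite. Define bi-infinite paths
\[
\Sigma=\bigcup_{j\in\mathbb Z}g_N^{\,j}\bigl([o,a^No]\cup a^NJ\bigr),\qquad
\Sigma'=\bigcup_{l\in\mathbb Z}g_M^{\,l}\bigl(J_a\cup aJ_a\cup\dots\cup a^{M-1}J_a\cup a^MJ_b\bigr).
\]
The pieces in parentheses are paths from $o$ to $g_No$ and from $o'$ to $g_Mo'$. The images of a compact set under positive and negative powers of a hyperbolic element converge to its two fixed points, so $\Sigma$ and $\Sigma'$ extend to paths in the closed disk $\mathbb H^2\cup\partial\mathbb H^2$ with the same endpoints as $A_N$ and $A_M$.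

Let $A_N$ and $hA_M$ be linked. Two paths in a closed disk whose endpoints are linked on the boundary circle meet, so $\Sigma\cap h\Sigma'\neq\emptyset$. The interior of $\widetilde P$ is convex and $\Lambda$-invariant, so it contains $\Sigma'$. Hence $h\Sigma'$ projects into the interior of $P$ and is disjoint from every lift of $\alpha$, in particular from the segments $g_N^{\,j}[o,a^No]\subset g_N^{\,j}A$. So some $g_N^{\,j}a^NJ$ meets $hg_M^{\,l}a^kJ_a$ with $0\le k<M$, or meets $hg_M^{\,l}a^MJ_b$. The element $h'=g_N^{-j}hg_M^{\,l}$ lies in the double coset of $h$ and satisfies $a^{-N}h'a^k\in E_a$ for some $0\le k<M$, or $a^{-N}h'a^M\in E_b$. There are at most $M|E_a|+|E_b|$ such elements $h'$. By \eqref{eq:cosets}, $i(\gamma_N,\gamma_M)\le(|E_a|+|E_b|)M$, and by the symmetry of $i$ the same bound holds with $N$ in place of $M$.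
\end{proof}

\begin{remark}
The disjointness of $\alpha$ and $\beta$ cannot be dropped. If the classes $[a],[b]$ had algebraic intersection number $\pm1$, then $N[a]+[b]$ and $M[a]+[b]$ would have algebraic intersection number $\pm(N-M)$, and the geometric intersection number would be at least $|N-M|$, which is not $O(\min(N,M))$.
\end{remark}

\subsection{Endpoints, lengths and the lower bound}
Use the upper half-plane model with $A$ the imaginary axis and $a(z)=\lambda z$, $\lambda=e^{\ell(\alpha)}>1$. Since $\widetilde P$ is convex and $A$ is a boundary geodesic, $\widetilde P$ lies on one side of $A$; after conjugating by $z\mapsto-\bar z$, which commutes with $a$, we may assume $\widetilde P\subset\{\operatorname{Re}z\ge0\}$. The geodesics $bA$ and $b^{-1}A$ are boundary geodesics of $\widetilde P$, and they differ from $A$ because $b\notin\langle a\rangle$. They share no endpoint with $A$: the simple closed geodesic $\alpha$ has an embedded collar, so distinct lifts of $\alpha$ are at positive distance, while geodesics with a common endpoint are at distance $0$. Hence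
\[
w=b(\infty),\qquad v=b^{-1}(0),\qquad u=b^{-1}(\infty)\qquad\text{lie in }(0,\infty).
\]
Write $b(z)=(b_{11}z+b_{12})/(b_{21}z+b_{22})$ with determinant $1$. Since $w$ is finite and nonzero, $b_{11},b_{21}\neq0$, and $w=b_{11}/b_{21}$, $v=-b_{12}/b_{11}$, $u=-b_{22}/b_{21}$.

\begin{lemma}\label{lem:endpoints}
There are constants $\kappa_0\ge0$ and $\kappa''\ge1$ such that for all $N\ge1$ the endpoints of $A_N$ are real numbers $0<x_N<y_N$ with
\[
|\log_\lambda x_N|\le\kappa_0,\qquad|\log_\lambda y_N-N|\le\kappa_0,
\]
and $N/\kappa''\le\ell(\gamma_N)\le\kappa''N$.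
\end{lemma}

\begin{proof}
The equation $\lambda^Nb(x)=x$ is $b_{21}x^2+(b_{22}-\lambda^Nb_{11})x-\lambda^Nb_{12}=0$. Since $g_N$ is hyperbolic and $b_{21}\ne0$, it has two distinct real roots. Their sum is $\lambda^Nw+u>0$ and their product is $-\lambda^Nb_{12}/b_{21}=\lambda^Nwv>0$, so both are positive. The larger root lies between half the sum and the sum, and the smaller is the product divided by the larger:
\[
\tfrac12w\,\lambda^N\le y_N\le(w+u)\lambda^N,\qquad\frac{wv}{w+u}\le x_N\le2v .
\]
This gives $\kappa_0$. For the length, $2\cosh(\ell(\gamma_N)/2)$ is the absolute value $t_N=|\lambda^{N/2}b_{11}+\lambda^{-N/2}b_{22}|$ of the trace of $g_N$, so $t_N/2\le e^{\ell(\gamma_N)/2}\le t_N$. Since $\lambda^{-N/2}t_N\to|b_{11}|>0$, we get $\ell(\gamma_N)/N\to\log\lambda>0$. A sequence of positive numbers with a positive limit is bounded above and bounded away from $0$.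
\end{proof}

In the coordinate $\log_\lambda$ on $(0,\infty)$ the element $a$ is the translation by $1$, and $A_N$ spans an interval close to $[0,N]$. Sliding a shorter interval past its left end produces about $M$ linked pairs (Figure~\ref{fig:link}). It remains to see that they are inequivalent, and for this we use that $\Lambda$ is free.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=0.8]
\draw (-4.8,0) -- (8.8,0);
\draw[very thick] (0,0) arc (180:0:4 and 2.6);
\foreach \k in {1,2,3,4} \draw (-\k,0) arc (180:0:2.5 and 1.5);
\node[below] at (0,0) {$0$};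
\node[below] at (8,0) {$N$};
\node[below] at (-4,0) {$-4$};
\node[below] at (-1,0) {$-1$};
\node[below] at (1,0) {$1$};
\node[below] at (4,0) {$4$};
\node at (7.4,2.2) {$A_N$};
\node at (-3.6,1.7) {$a^{-k}A_M$};
\end{tikzpicture}
\caption{The positive real axis in the coordinate $\log_\lambda$, where $a$ is the translation by $1$ (schematic, with $N=8$, $M=5$). The axis $A_N$ of $a^Nb$ has endpoints near $0$ and $N$. The translates $a^{-k}A_M$ of the axis of $a^Mb$ have endpoints near $-k$ and $M-k$; for $M\le N$ and $k$ well inside $(0,M)$ they are linked with $A_N$.}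
\label{fig:link}
\end{figure}

\begin{lemma}\label{lem:lower}
If $N,M\ge8\kappa_0+2$, then $i(\gamma_N,\gamma_M)\ge\frac12\min(N,M)$.
\end{lemma}

\begin{proof}
Let $N\ge M$, and write $\xi_N=\log_\lambda x_N$, $\eta_N=\log_\lambda y_N$. Let $k$ be an integer with $2\kappa_0<k<M-2\kappa_0$. The endpoints of $a^{-k}A_M$ have coordinates $\xi_M-k$ and $\eta_M-k$. By Lemma~\ref{lem:endpoints}, $\xi_M-k<-\kappa_0\le\xi_N$, next $\xi_N\le\kappa_0<M-\kappa_0-k\le\eta_M-k$, and $\eta_M-k\le M+\kappa_0-k<N-\kappa_0\le\eta_N$. So $\xi_M-k<\xi_N<\eta_M-k<\eta_N$, and $A_N$ and $a^{-k}A_M$ are linked. There are at least $M-4\kappa_0-1\ge M/2$ such integers $k$, all positive.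

Suppose that $a^{-k}$ and $a^{-l}$ with $k,l>0$ lie in the same double coset. Then $a^l(a^Nb)^ra^{-k}=(a^Mb)^s$ for some $r,s\in\mathbb Z$. This is an equation in the free group $\Lambda$, and the total exponent of $b$ gives $r=s$. If $r>0$, the left side is a reduced word ending in $a^{-1}$ and the right side is a reduced word ending in $b$, which is impossible. If $r<0$, taking inverses gives $a^k(a^Nb)^{|r|}a^{-l}=(a^Mb)^{|r|}$, which is impossible for the same reason. So $r=0$ and $k=l$. By \eqref{eq:cosets}, $i(\gamma_N,\gamma_M)\ge M/2$.
\end{proof}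

\begin{proof}[Proof of Proposition~\ref{prop:curves}]
Let $N_*=\lceil8\kappa_0+2\rceil$, $N_n=N_*\lceil e^n\rceil$ and $c_n=\gamma_{N_n}$. Then $e^n\le N_n\le2N_*e^n$, $N_n\ge N_*$, and $\min(N_n,N_m)=N_{\min(n,m)}$. Lemmas~\ref{lem:upper}, \ref{lem:endpoints} and \ref{lem:lower} give \eqref{eq:kernel} with $\kappa=2N_*\max(\kappa',\kappa'')$.
\end{proof}

From now on only \eqref{eq:kernel} is used.

\section{Currents with a prescribed profile}\label{sec:currents}

Consider a current $\mu=\varepsilon L+\sum_ne^{\psi(n)}e^{-n}c_n$, and call $m\mapsto\log i(\mu,c_m)$ its \emph{profile}. By \eqref{eq:kernel}, $i(\mu,c_m)$ is comparable to $\varepsilon e^m+\sum_ne^{\psi(n)}\min(1,e^{m-n})$. Each term is nondecreasing in $m$ and grows at most by the factor $e^k$ when $m$ increases by $k$, so every profile has slopes in $[0,1]$ up to a bounded error. At the extreme slopes the diagonal term need not dominate: if $\psi$ is constant on $[0,m]$, the sum is at least $(m+1)e^{\psi(m)}$. We therefore take $\psi(x)=x/2+B(x)$ with $B$ $\frac14$-Lipschitz, which keeps the slopes in $[\frac14,\frac34]$ and makes the terms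 decay geometrically on both sides of $n=m$. This cannot go on forever, since $i(L,\mu)\ge\kappa^{-1}\sum_ne^{\psi(n)}$ must be finite. So $\psi$ turns down at a time $T$, and we choose $\varepsilon=e^{-T/2}$, so that the Liouville term $e^{m-T/2}$ overtakes $e^{m/2}$ exactly at $m=T$.

\begin{definition}
A pair $(T,B)$ is \emph{admissible} if $T\ge0$ and $B\colon[0,\infty)\to[0,\infty)$ is $\frac14$-Lipschitz with $B(0)=0$ and $B(x)=0$ for $x\ge T$. For such a pair put
\[
\psi_{T,B}(x)=\min\bigl(\tfrac x2,\,T-\tfrac x2\bigr)+B(x),\qquad F_{T,B}(x)=\max\bigl(\tfrac x2,\,x-\tfrac T2\bigr)+B(x),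
\]
\[
\mu_{T,B}=e^{-T/2}L+\sum_{n\ge0}e^{\psi_{T,B}(n)-n}\,c_n .
\]
\end{definition}

Thus $\psi_{T,B}(x)=F_{T,B}(x)=x/2+B(x)$ on $[0,T]$, while $\psi_{T,B}(x)=T-x/2$ and $F_{T,B}(x)=x-T/2$ for $x\ge T$. The terms with $n>T$ are too small to influence the profile. They are kept so that currents with different $T$ are combinations of the same currents $L,c_0,c_1,\dots$ with positive coefficients.

\begin{lemma}\label{lem:current}
For every admissible pair, $\mu_{T,B}$ is a filling current, and for every current $\nu$
\[
i(\mu_{T,B},\nu)=e^{-T/2}i(L,\nu)+\sum_{n\ge0}e^{\psi_{T,B}(n)-n}\,i(c_n,\nu).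
\]
\end{lemma}

\begin{proof}
Let $\mathcal K\subset\mathcal G$ be compact. The distance from $o$ to a geodesic is a continuous function on $\mathcal G$, so all geodesics in $\mathcal K$ meet a ball $D$ about $o$, and each of them meets the concentric ball $D'$ of radius larger by $1$ in a segment of length at least $2$. Let $k$ be the number of $h\in\Gamma$ with $hD'\cap D'\ne\emptyset$. For a primitive closed geodesic $c$, a pair consisting of a lift of $c$ and a point of $D'$ on that lift determines a point of the parameter circle of $c$, and at most $k$ pairs give the same point, because such pairs differ by elements of $\Gamma$. So the lifts of $c$ have total length at most $k\ell(c)$ in $D'$, and $c(\mathcal K)\le k\ell(c)/2$. By \eqref{eq:kernel},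
\[
\sum_ne^{\psi_{T,B}(n)-n}c_n(\mathcal K)\le\frac{k\kappa}{2}\sum_ne^{\psi_{T,B}(n)}<\infty,
\]
because $\psi_{T,B}(n)=T-n/2$ for $n\ge T$. Hence $\mu_{T,B}$ is a $\Gamma$-invariant Borel measure that is finite on compact sets, that is, a current, and the mass of the tails of the series on each compact set tends to $0$. So the partial sums converge to $\mu_{T,B}$ in the weak* topology, and the formula follows from the continuity and bilinearity of $i$. By (B1) and (B2), $i(\mu_{T,B},\nu)\ge e^{-T/2}i(L,\nu)>0$ for $\nu\ne0$.
\end{proof}

\begin{lemma}[The profile]\label{lem:profile}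
There is a constant $K=K(S)\ge1$ such that for all admissible $(T,B)$ and all integers $m\ge0$
\[
K^{-1}e^{F_{T,B}(m)}\le i(\mu_{T,B},c_m)\le Ke^{F_{T,B}(m)} .
\]
\end{lemma}

\begin{proof}
Write $\mu,\psi,F$ for $\mu_{T,B},\psi_{T,B},F_{T,B}$, and let $\theta=(1-e^{-1/4})^{-1}=\sum_{j\ge0}e^{-j/4}$. For $0\le x\le y$ we have $\psi(y)-\psi(x)\le\frac34(y-x)$, and if also $y\le T$, then $\psi(y)-\psi(x)\ge\frac14(y-x)$.

For the lower bound one term suffices. If $m\le T$, the term $n=m$ gives $i(\mu,c_m)\ge e^{\psi(m)-m}\kappa^{-1}e^m=\kappa^{-1}e^{F(m)}$. If $m>T$, the Liouville term gives $i(\mu,c_m)\ge e^{-T/2}\kappa^{-1}e^m=\kappa^{-1}e^{F(m)}$.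

For the upper bound, Lemma~\ref{lem:current} and \eqref{eq:kernel} give $i(\mu,c_m)\le\kappa e^{m-T/2}+\kappa W$ with $W=\sum_ne^{\psi(n)}\min(1,e^{m-n})$. Since $B\ge0$, we have $m-T/2\le F(m)$. If $m\le T$, the two slope bounds give
\[
W\le\sum_{n\le m}e^{\psi(m)-\frac14(m-n)}+\sum_{n>m}e^{\psi(m)+\frac34(n-m)-(n-m)}\le2\theta e^{\psi(m)}=2\theta e^{F(m)} .
\]
If $m>T$, we use $\psi(T)=T/2$, the lower slope bound on $[0,T]$ and the formula for $\psi$ beyond $T$:
\[
W\le\sum_ne^{\psi(n)}\le\sum_{n\le T}e^{\frac T2-\frac14(T-n)}+\sum_{n>T}e^{\frac T2-\frac12(n-T)}\le2\theta e^{T/2}\le2\theta e^{F(m)},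
\]
since $T/2\le m-T/2=F(m)$. So $K=(1+2\theta)\kappa$ works.
\end{proof}

The next lemma reduces the estimation of distances to elementary functions on $[0,\infty)$: the weights $\psi$ bound the distance from above, and the profiles $F$ bound it from below.

\begin{lemma}\label{lem:compare}
Let $(T,B)$ and $(T',B')$ be admissible, with currents $\mu,\mu'$ and functions $\psi,\psi',F,F'$. Let $G=F-F'$.
\begin{enumerate}
\item[(i)] Suppose that $D_1\ge\frac12(T'-T)$, $D_2\ge\frac12(T-T')$, and $-D_2\le\psi(n)-\psi'(n)\le D_1$ for all integers $n\ge0$. Then $d_{\mathrm{Lip}}([\mu],[\mu'])\le D_1+D_2$.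
\item[(ii)] $G(p)-G(q)\le d_{\mathrm{Lip}}([\mu],[\mu'])+4\log K$ for all integers $p,q\ge0$.
\end{enumerate}
\end{lemma}

\begin{proof}
(i) Each coefficient of $\mu$ is at most $e^{D_1}$ times the corresponding coefficient of $\mu'$, and each coefficient of $\mu'$ is at most $e^{D_2}$ times that of $\mu$. By Lemma~\ref{lem:current} and (B1), $-D_2\le h_{\mu,\mu'}\le D_1$. (ii) By Lemma~\ref{lem:profile}, $|h_{\mu,\mu'}(c_m)-G(m)|\le2\log K$ for all $m$. Apply \eqref{eq:osc} with the test curves $c_p$ and $c_q$.
\end{proof}

To store $m$ independent numbers in $B$ we use $m$ bumps with disjoint supports. Let $m\ge1$, $R\ge0$ and $s_1,\dots,s_m\in[0,R/8]$, and put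
\begin{equation}\label{eq:bumps}
B(x)=\max_{1\le j\le m}\bigl(s_j-\tfrac14|x-jR|\bigr)^+,\qquad T=(m+1)R,
\end{equation}
where $t^+=\max(t,0)$. The $j$-th bump vanishes when $|x-jR|\ge4s_j$, so it vanishes outside the open interval of radius $R/2$ about $jR$. These intervals are disjoint and lie in $[0,T]$. A maximum of $\frac14$-Lipschitz functions is $\frac14$-Lipschitz. Hence
\begin{equation}\label{eq:heights}
(T,B)\text{ is admissible and }B(jR)=s_j\quad(1\le j\le m).
\end{equation}
If $B'$ is given by \eqref{eq:bumps} with the same $m$ and data $R',s'_j$, then, since $t\mapsto t^+$ is $1$-Lipschitz and two maxima differ by at most the largest difference of corresponding entries,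
\begin{equation}\label{eq:bumpdiff}
|B(x)-B'(x)|\le\max_j|s_j-s_j'|+\tfrac m4|R-R'|\qquad(x\ge0).
\end{equation}

\section{Finite metric spaces}\label{sec:finite}

When $T=T'$, both $\psi-\psi'$ and $G$ equal $B-B'$, so the two parts of Lemma~\ref{lem:compare} match up to $4\log K$. It remains to represent a finite metric by an oscillation. The function $z\mapsto\frac12\bigl(d(y,z)-d(y',z)\bigr)$ on $Y$ does this: it is bounded by $\frac12d(y,y')$ in absolute value, and it takes the values $\frac12d(y,y')$ at $z=y'$ and $-\frac12d(y,y')$ at $z=y$.

\begin{proof}[Proof of Theorem~\ref{thm:finite}]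
Let $Y=\{y_1,\dots,y_m\}$ have diameter $\Delta$. Fix a positive integer $R\ge4\Delta$ and let $T=(m+1)R$. For $y\in Y$ put $s_j(y)=\frac12d(y,y_j)\in[0,\Delta/2]\subset[0,R/8]$, let $B_y$ be the function \eqref{eq:bumps} with these heights, and let $f(y)=[\mu_{T,B_y}]$. The number $T$ and the centers $jR$ do not depend on $y$. Fix $y,y'\in Y$ and apply Lemma~\ref{lem:compare} to $(T,B_y)$ and $(T,B_{y'})$.

By \eqref{eq:bumpdiff} with $R=R'$ and the triangle inequality in $Y$,
\[
|\psi-\psi'|=|B_y-B_{y'}|\le\tfrac12\max_j|d(y,y_j)-d(y',y_j)|\le\tfrac12d(y,y').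
\]
Part (i) with $D_1=D_2=\frac12d(y,y')$ gives $d_{\mathrm{Lip}}(f(y),f(y'))\le d(y,y')$.

Let $y'=y_j$ and $y=y_k$. The numbers $p=jR$ and $q=kR$ are integers, and \eqref{eq:heights} gives $G(p)=s_j(y)-s_j(y')=\frac12d(y,y')$ and $G(q)=s_k(y)-s_k(y')=-\frac12d(y,y')$. Part (ii) gives $d(y,y')\le d_{\mathrm{Lip}}(f(y),f(y'))+4\log K$. So $C=4\log K$ works.
\end{proof}

\section{Orthants}\label{sec:orthants}

In an orthant the heights $s_j$ are unbounded, so the spacing $R\ge 8s_j$, and with it $T$, must vary from point to point. The case without bumps shows how $T$ is detected.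

\begin{example}[A ray]\label{ex:ray}
Let $B=B'=0$ and $T\le T'$. Then $0\le\psi'-\psi\le T'-T$, so Lemma~\ref{lem:compare}(i) applies with $D_1=\frac12(T'-T)$ and $D_2=T'-T$. Also $G(0)=0$ and $G(p)=\frac12(T'-T)$ for $p\ge T'$. Hence
\[
\tfrac12(T'-T)-4\log K\le d_{\mathrm{Lip}}([\mu_{T,0}],[\mu_{T',0}])\le\tfrac32(T'-T),
\]
and $T\mapsto[\mu_{T,0}]$ is a quasi-isometric embedding of $\mathbb R_{\ge0}$. The test curve $c_0$ fixes the scale, and the curves $c_p$ with $p$ large read the coefficient $e^{-T/2}$ of $L$.
\end{example}

With bumps there are two new difficulties: the centers $jR$ and $jR'$ of the bumps of two points differ, and they need not be integers. We first read off $T$ as in Example~\ref{ex:ray}, which shows that the centers are close when the currents are close. We then interpolate between integers, using that $F$ is Lipschitz.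

\begin{proof}[Proof of Theorem~\ref{thm:orthants}]
The case $n=1$ is Example~\ref{ex:ray}. Let $n=m+1$ with $m\ge1$. For $s=(s_0,s_1,\dots,s_m)\in\mathbb R^{m+1}_{\ge0}$ put
\[
R=s_0+8\sum_{j=1}^ms_j ,
\]
so that $s_j\le R/8$ for $j\ge1$. Let $(T,B)$ be given by \eqref{eq:bumps} and $\Phi(s)=[\mu_{T,B}]$. Let $s'$ be a second point, with data $R',T',B',\psi',F'$. Put $\delta=\|s-s'\|_\infty$ and $d=d_{\mathrm{Lip}}(\Phi(s),\Phi(s'))$.

\emph{Upper bound.} We have $|R-R'|\le(8m+1)\delta$ and $|T-T'|=(m+1)|R-R'|$. The function $\min(x/2,T-x/2)$ is $1$-Lipschitz in $T$, so \eqref{eq:bumpdiff} gives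
\[
|\psi-\psi'|\le|T-T'|+\delta+\tfrac m4|R-R'|=:D .
\]
Since $D\ge\frac12|T-T'|$, Lemma~\ref{lem:compare}(i) with $D_1=D_2=D$ gives $d\le2D\le K_m\delta$, where $K_m=2+2(8m+1)(m+1+\frac m4)$.

\emph{Lower bound.} Let $d_1=d+4\log K$ and $G=F-F'$. Since $B(0)=B'(0)=0$, we have $G(0)=0$, and Lemma~\ref{lem:compare}(ii), with one of the two integers equal to $0$, gives $|G(p)|\le d_1$ for all integers $p\ge0$.
\begin{enumerate}
\item[(a)] For an integer $p\ge\max(T,T')$ we have $G(p)=\frac12(T'-T)$. So $|T-T'|\le2d_1$ and $|R-R'|\le2d_1/(m+1)$.
\item[(b)] $F$ and $F'$ are $\frac54$-Lipschitz, so $G$ is $\frac52$-Lipschitz, and $|G(x)|\le|G(\lfloor x\rfloor)|+\frac52\le d_1+\frac52$ for all real $x\ge0$.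
\item[(c)] The function $\max(x/2,x-T/2)$ is $\frac12$-Lipschitz in $T$. By (a) and (b), $|B(x)-B'(x)|\le|G(x)|+\frac12|T-T'|\le2d_1+\frac52$ for all $x\ge0$.
\item[(d)] For $1\le j\le m$, by \eqref{eq:heights}, (c), the Lipschitz bound for $B'$, and (a),
\[
|s_j-s'_j|\le|B(jR)-B'(jR)|+|B'(jR)-B'(jR')|\le2d_1+\tfrac52+\tfrac j4|R-R'|\le3d_1+\tfrac52 .
\]
\item[(e)] Since $s_0=R-8\sum_{j\ge1}s_j$, (a) and (d) give $|s_0-s'_0|\le2d_1+8m(3d_1+\frac52)$.
\end{enumerate}
Thus $\delta\le(24m+2)(d+4\log K)+20m$. As $\delta\le|s-s'|\le\sqrt{m+1}\,\delta$ for the Euclidean norm, $\Phi$ is a quasi-isometric embedding. This holds for every $m$, so $\operatorname{rank}_F(X)=\infty$.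

\emph{Geometric rank.} Let $\Phi\colon\mathbb R^n_{\ge0}\to X$ be a quasi-isometric embedding with constants $Q,E$. Take any $\omega$, any $r_k\to\infty$ and the base points $x_k=\Phi(0)$. For $z,z'\in\mathbb R^n_{\ge0}$,
\[
Q^{-1}|z-z'|-\frac E{r_k}\le\frac{d_{\mathrm{Lip}}(\Phi(r_kz),\Phi(r_kz'))}{r_k}\le Q|z-z'|+\frac E{r_k}.
\]
With $z'=0$ this shows that $(\Phi(r_kz))_k$ defines a point of the cone, and in the limit
\begin{equation}\label{eq:conemap}
z\longmapsto[\Phi(r_kz)]\quad\text{is a bi-Lipschitz embedding }\ \mathbb R^n_{\ge0}\to\lim_\omega(X,d_{\mathrm{Lip}}/r_k,\Phi(0)).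
\end{equation}
The image of $[0,1]^n$ is compact and homeomorphic to $[0,1]^n$, so it has topological dimension $n$. Hence $\operatorname{rank}(X)\ge n$ for every $n$.
\end{proof}

\section{Cones, Hilbert spaces and Euclidean spaces}\label{sec:consequences}

We prove Corollary~\ref{cor:main}. Parts (1) and (2) use that the constant $C$ of Theorem~\ref{thm:finite} is the same for all finite metric spaces. Part (3) follows from Theorem~\ref{thm:orthants}.

\begin{proof}[Proof of Corollary~\ref{cor:main}(1)]
By the Banach--Mazur theorem, the space $C[0,1]$ of continuous functions with the sup norm contains an isometric copy of every separable metric space. So it suffices to embed $C[0,1]$. Let $z_1,z_2,\dots$ be distinct points that form a dense subset of $C[0,1]$. Let $Y_k=\{z_1,\dots,z_k\}$ with the metric $r_k\|z-z'\|_\infty$, let $f_k\colon Y_k\to X$ be given by Theorem~\ref{thm:finite}, and let $x_k=f_k(z_1)$. For $k\ge\max(i,j)$,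
\[
\|z_i-z_j\|_\infty-\frac C{r_k}\le\frac{d_{\mathrm{Lip}}(f_k(z_i),f_k(z_j))}{r_k}\le\|z_i-z_j\|_\infty .
\]
Set $f_k(z_i)=x_k$ for the finitely many $k<i$. Taking $j=1$ shows that $(f_k(z_i))_k$ defines a point of the cone, and since $C/r_k\to0$ the map $z_i\mapsto[f_k(z_i)]$ is isometric. The cone is complete, so this map extends to an isometric embedding of $C[0,1]$.
\end{proof}

For (2) we recall expanders. A \emph{family of expanders} is a sequence of finite $\delta$-regular graphs $(V_k,E_k)$, with $\delta\ge3$ fixed and $|V_k|\to\infty$, that has a uniform spectral gap: there is $\epsilon>0$ such that $\sum_{xy\in E_k}(\phi(x)-\phi(y))^2\ge\epsilon\sum_{x}\phi(x)^2$ for all $k$ and all $\phi\colon V_k\to\mathbb R$ with mean zero. Such families exist by results of Pinsker and Margulis. The gap forces the graphs to be connected, so each $V_k$ is a finite metric space for the graph distance. For $\phi$ of mean zero, $\sum_{x,y}(\phi(x)-\phi(y))^2=2|V_k|\sum_x\phi(x)^2$, and $|E_k|=\delta|V_k|/2$. Subtracting the mean and summing over the coordinates in an orthonormal basis of the span of the image,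 we get for every map $\phi$ from $V_k$ to a real Hilbert space
\begin{equation}\label{eq:poincare}
\frac1{|V_k|^2}\sum_{x,y\in V_k}\|\phi(x)-\phi(y)\|^2\le\frac\delta\epsilon\cdot\frac1{|E_k|}\sum_{xy\in E_k}\|\phi(x)-\phi(y)\|^2 .
\end{equation}
In an expander most pairs of vertices are far apart, while \eqref{eq:poincare} says that a map to a Hilbert space that does not stretch edges keeps an average pair at bounded distance.

\begin{proof}[Proof of Corollary~\ref{cor:main}(2)]
Suppose that $\Theta\colon X\to H$ is a coarse embedding into a Hilbert space, regarded as a real one, with functions $\rho_\pm$. Let $f_k\colon V_k\to X$ be given by Theorem~\ref{thm:finite} and apply \eqref{eq:poincare} to $\phi=\Theta\circ f_k$. The ends of an edge are sent by $f_k$ to points at distance at most $1$, so the right side is at most $(\delta/\epsilon)\rho_+(1)^2$. A ball of radius $t\in\mathbb N$ in $V_k$ has at most $1+\delta+\dots+\delta^t\le\delta^{t+1}$ points. For $t_k=\lfloor\log_\delta(|V_k|/2)\rfloor-1$ this is at most $|V_k|/2$, so at least half of the pairs $(x,y)$ are at graph distance at least $t_k$, and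 their images under $f_k$ are at distance at least $t_k-C$. Once $t_k\ge C$, the left side of \eqref{eq:poincare} is at least $\frac12\bigl(\rho_-(t_k-C)^+\bigr)^2$. This tends to infinity because $t_k\to\infty$, a contradiction.
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:main}(3)]
Let $\mathbf 1=(1,\dots,1)\in\mathbb R^{n+1}$ and identify $\mathbb R^n$ with the hyperplane $\mathbf 1^\perp$. The map $\vartheta(z)=z-(\min_iz_i)\mathbf 1$ sends $\mathbf 1^\perp$ into $\mathbb R^{n+1}_{\ge0}$. It is $(1+\sqrt{n+1})$-Lipschitz, and it does not decrease distances, because the orthogonal projection onto $\mathbf 1^\perp$ sends $\vartheta(z)$ to $z$. Composing $\vartheta$ with a quasi-isometric embedding $\mathbb R^{n+1}_{\ge0}\to X$ from Theorem~\ref{thm:orthants} gives the first statement.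

For the second, let $x,x'\in X$. Since $d_{\mathrm{Lip}}(x,x')$ is finite by \eqref{eq:finite}, we have $d_{\mathrm{Lip}}(x,x')/r_k\to0$, so the cones with constant base points $x$ and $x'$ consist of the same sequences with the same distances. Hence every cone with constant base points is the cone in \eqref{eq:conemap}, for each $n$.
\end{proof}

\begin{thebibliography}{9}

\bibitem{MGS}
D\'idac Mart\'inez-Granado and Jenya Sapir,
\emph{Large-scale rank and geometry of the Lipschitz metric on geodesic currents},
arXiv:2610.03359 (2026).

\end{thebibliography}
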